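\title{A Brunn--Minkowski bound for sums of linear images of a set of lattice points}

\begin{abstract}
Let $L_1,\dots,L_k$ be integer $d\times d$ matrices that are irreducible and coprime in the sense of Conlon and Lim. We prove that every finite set $A\subset\mathbb{Z}^d$ satisfies
\[
|L_1A+\dots+L_kA|\ge\Bigl(\sum_{i=1}^k|\det L_i|^{1/d}\Bigr)^d|A|-o(|A|),
\]
for all $k\ge1$ and $d\ge1$. The proof has three parts. An entropy inequality shows that $|L_1B+\dots+L_kB|\ge|B|$ for finite sets $B\subset(\mathbb{Q}/\mathbb{Z})^d$. A structure theorem shows that a set with small sumset is, after a change of variables compatible with the $L_i$, dense along large cubes. For such sets an energy increment argument reduces the bound to the Brunn--Minkowski inequality on the cosets of $\mathbb{Z}^d$ and to the inequality for $(\mathbb{Q}/\mathbb{Z})^d$. We also give the corresponding bound for irreducible families that are not coprime.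
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $L_1,\dots,L_k$ be $d\times d$ matrices with integer entries. We view them as linear maps of $\mathbb{Z}^d$, $\mathbb{Q}^d$ or $\mathbb{R}^d$, and \emph{invertible} always means invertible over $\mathbb{Q}$. For a finite set $A\subset\mathbb{Q}^d$ put
\[
S(A)=L_1A+\dots+L_kA=\{L_1a_1+\dots+L_ka_k:\ a_1,\dots,a_k\in A\}.
\]
How small can $|S(A)|$ be, given $|A|$, when $A\subset\mathbb{Z}^d$?

The continuous version of the question suggests an answer. The Brunn--Minkowski inequality states that $\operatorname{vol}(\mathcal{K}+\mathcal{K}')^{1/d}\ge\operatorname{vol}(\mathcal{K})^{1/d}+\operatorname{vol}(\mathcal{K}')^{1/d}$ for nonempty compact sets $\mathcal{K},\mathcal{K}'\subset\mathbb{R}^d$, volume zero being allowed. Put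
\[
\lambda_i=|\det L_i|^{1/d},\qquad C=\Bigl(\sum_{i=1}^k\lambda_i\Bigr)^d .
\]
By induction on the number of summands, nonempty compact sets $\mathcal{K}_1,\dots,\mathcal{K}_k$ satisfy
\begin{equation}\label{eq:BM}
\operatorname{vol}(L_1\mathcal{K}_1+\dots+L_k\mathcal{K}_k)\ge\Bigl(\sum_{i=1}^k\lambda_i\operatorname{vol}(\mathcal{K}_i)^{1/d}\Bigr)^d ,
\end{equation}
and in particular $\operatorname{vol}(\sum_iL_i\mathcal{K})\ge C\operatorname{vol}(\mathcal{K})$. If $A$ is the set of integer points of a large convex body $\mathcal{K}$, and if $S(A)$ contains most of the integer points of $\sum_iL_i\mathcal{K}$, then $|S(A)|$ is at least about $C|A|$. For $d=1$, $(L_1,L_2)=(1,2)$ and $A=\{0,\dots,n-1\}$ we have $S(A)=\{0,\dots,3n-3\}$ and $C=3$. One would therefore guess that $|S(A)|\ge C|A|-o(|A|)$ for all $A$. This guess fails in two ways.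

First, a finite set can be flat. Let $d=2$, $L_1=I$, $L_2=\operatorname{diag}(1,2)$ and $A=\{1,\dots,n\}\times\{0\}$. Both maps send the horizontal axis to itself, so $|S(A)|=2n-1$, while $C=(1+\sqrt2)^2>2$.

Second, the sums can fall into a sparse lattice. Let $d=1$, $(L_1,L_2)=(2,4)$ and $A=\{0,\dots,n-1\}$. Then $S(A)$ consists of the even integers from $0$ to $6n-6$, so $|S(A)|=3n-2$, while $C=6$.

The following two conditions exclude these two obstructions.

\begin{definition}[Conlon and Lim \cite{CL}]\label{def:irr-cop}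
The family $L_1,\dots,L_k$ is \emph{irreducible} if there are no subspaces $U,V\subseteq\mathbb{Q}^d$ with $0<\dim U=\dim V<d$ and $L_iU\subseteq V$ for all $i$. It is \emph{coprime} if there are no invertible rational matrices $P,Q$ with $0<|\det P\det Q|<1$ such that $PL_iQ$ has integer entries for every $i$.
\end{definition}

To see what coprimality measures, call a set $F\mathbb{Z}^d$ with $F\in GL_d(\mathbb{Q})$ a \emph{lattice}, of \emph{covolume} $|\det F|$. The matrix $PL_iQ$ is integral exactly when $L_i$ maps the lattice $Q\mathbb{Z}^d$ into the lattice $P^{-1}\mathbb{Z}^d$, and these lattices have covolumes $|\det Q|$ and $|\det P|^{-1}$. So the family is coprime if and only if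
\begin{equation}\label{eq:cop-lattice}
L_i\Lambda\subseteq\Lambda'\ \text{ for all } i\quad\Longrightarrow\quad\operatorname{covol}(\Lambda')\le\operatorname{covol}(\Lambda)\qquad\text{for all lattices }\Lambda,\Lambda'.
\end{equation}
In words, the maps never send a lattice into a sparser one. For $d=1$ irreducibility is vacuous, and coprimality means that $\gcd(L_1,\dots,L_k)=1$. A family that contains $I$ is coprime, because an integral invertible matrix $PQ$ has $|\det P\det Q|\ge1$. Thus the family $I,\operatorname{diag}(1,2)$ above is coprime, and irreducibility cannot simply be dropped.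

The problem, which we take from \cite{Yan}, is to decide the following conjecture for all $k\ge1$ and $d\ge1$: \emph{if $L_1,\dots,L_k$ are irreducible and coprime, then every finite nonempty set $A\subset\mathbb{Z}^d$ satisfies}
\begin{equation}\label{eq:conj}
|S(A)|\ge C|A|-o(|A|),
\end{equation}
\emph{where the error term depends on $L_1,\dots,L_k$ and on $|A|$, but not otherwise on $A$.} The case $k=2$ is known with a stronger error term: by \cite[Theorem 1.5]{CL}, if $L_1,L_2$ are irreducible and coprime, there are constants $c_0,\sigma_0>0$ with $|L_1A+L_2A|\ge C|A|-c_0|A|^{1-\sigma_0}$ for every finite $A\subset\mathbb{Z}^d$. We prove the conjecture in all cases.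

\begin{theorem}\label{thm:main}
Let $L_1,\dots,L_k$ be irreducible and coprime $d\times d$ integer matrices. For every $\varepsilon>0$ there is $n_0=n_0(\varepsilon,L_1,\dots,L_k)$ such that $|S(A)|\ge(1-\varepsilon)C|A|$ for every finite set $A\subset\mathbb{Z}^d$ with $|A|\ge n_0$.
\end{theorem}

This is \eqref{eq:conj}. Indeed, let $e(n)=\max\bigl(0,\sup_{|A|=n}(Cn-|S(A)|)\bigr)$. Then $|S(A)|\ge C|A|-e(|A|)$ for every finite nonempty $A$, and Theorem~\ref{thm:main} says that $e(n)/n\to0$. The proof does not use the case $k=2$ quoted above. Section~\ref{sec:model} works out one small case and describes the plan of the proof, which occupies Sections~\ref{sec:prelim}--\ref{sec:proof}. Section~\ref{sec:complements} treats irreducible families that are not coprime and the sharpness of the constant.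

\section{The case \texorpdfstring{$(L_1,L_2)=(2,3)$}{(2,3)} and the plan of the proof}\label{sec:model}

Let $d=1$ and $(L_1,L_2)=(2,3)$, so that $C=5$ and neither map is a bijection of $\mathbb{Z}$. In this section $2A$ and $3A$ denote dilates.

\subsection*{Intervals in several cosets}
Let $I=\{0,\dots,n-1\}$ with $n\ge3$. For fixed $b\in I$, the set $2I+3b$ consists of the integers congruent to $b$ modulo $2$ between $3b$ and $3b+2n-2$. Replacing $b$ by $b+2$ shifts this set by $6\le 2n$, which leaves no gap. Hence $2I+3I$ contains every integer from $0$ to $5n-5$ except $1$ and $5n-6$, and $|2I+3I|=5n-6$.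

Now let $A=\bigcup_{\omega\in\Omega_0}(\omega+I)$, where $\Omega_0\subset\mathbb{Q}$ is a finite set of numbers that are pairwise incongruent modulo $\mathbb{Z}$, and let $B$ be the image of $\Omega_0$ in $\mathbb{Q}/\mathbb{Z}$. Then $|A|=n|B|$. For each element of $2B+3B$, the corresponding coset of $\mathbb{Z}$ contains a set $2\omega_1+3\omega_2+(2I+3I)\subseteq 2A+3A$. Therefore
\[
|2A+3A|\ge(5n-6)\,|2B+3B| .
\]
The factor $5$ comes from the fibers, and it remains to see that nothing is lost on the base, that is, $|2B+3B|\ge|B|$. This needs a proof, since multiplication by $2$ and by $3$ are both non-injective on $\mathbb{Q}/\mathbb{Z}$. The set $B$ lies in a cyclic group $\mathbb{Z}/2^a\times\mathbb{Z}/q$ with $q$ odd. Let $B_x\subseteq\mathbb{Z}/q$ be the fiber of $B$ over $x\in\mathbb{Z}/2^a$, let $B_{x_0}$ be a largest fiber, and pick $y_x\in B_x$ for each of the $p$ nonempty fibers. The points $2(x_0,y)+3(x,y_x)=(2x_0+3x,\,2y+3y_x)$ with $y\in B_{x_0}$ are pairwise distinct, because $3$ is a unit modulo $2^a$ and $2$ is a unit modulo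 $q$. So $|2B+3B|\ge p\,|B_{x_0}|\ge|B|$. Coprimality is needed here: for the pair $(2,4)$ and $B=\{0,\tfrac12\}$ we get $2B+4B=\{0\}$.

\subsection*{Dense sets in place of intervals}
Suppose next that $A\subset\mathbb{Z}$ is a subset of a long interval with the following regularity: in every short subinterval, $A$ contains a proportion about $s>0$ of the even integers and about $s$ of the odd integers. Pick an even $b_0\in A$ and an odd $b_1\in A$ in the same short subinterval. The sets $2A+3b_0$ and $2A+3b_1$ lie in different residue classes modulo $2$, each has density about $s$ in its class, and they occupy nearly the same range. Together they have density about $s$ in the integers of that range. Moving the short subinterval, we find that $2A+3A$ has density at least about $s$ on an interval five times as long as the one that contains $A$.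

If regularity fails because $A$ prefers one parity, we replace $A$ by $\tfrac12A$, which changes neither $|A|$ nor $|2A+3A|$, and regard the even and the odd elements as lying in the two cosets $\mathbb{Z}$ and $\tfrac12+\mathbb{Z}$. This is one reason why the base $\mathbb{Q}/\mathbb{Z}$ enters a problem about subsets of $\mathbb{Z}$.

\subsection*{Plan of the proof}
Three things are needed to turn this into a proof.
\begin{enumerate}
\item The inequality $|\sum_iL_iB|\ge|B|$ for finite $B\subset(\mathbb{Q}/\mathbb{Z})^d$. For $d\ge2$ all the $L_i$ may be singular modulo the same prime, so the splitting used above is not available. Section~\ref{sec:entropy} proves the inequality by entropy, along a filtration adapted to $B$.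
\item A reason why $A$ should be dense in long intervals, or in large cubes, at all. Section~\ref{sec:structure} shows that if $|S(A)|\le C|A|$, then this is true for most of $A$ after a linear change of variables that preserves the problem.
\item A scale and a modulus at which $A$ is regular, and a way to handle unequal densities and unequal fibers. Section~\ref{sec:dense} finds the scale by an energy increment and then integrates over level sets twice, once for the density and once for the volume of the fibers.
\end{enumerate}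
Apart from a degenerate case, irreducibility is used only in the second item and coprimality only in the first and third.

\section{Preliminaries}\label{sec:prelim}

\subsection{Degenerate cases}
Let $L_1,\dots,L_k$ be irreducible and coprime. If every $L_i$ is singular, then $C=0$ and Theorem~\ref{thm:main} is empty. Otherwise we reorder the family so that
\[
D:=|\det L_1|\ge1,\qquad\text{and hence}\qquad C\ge1 .
\]
Suppose that $L_i=0$ for all $i\ge2$, which includes the case $k=1$. If $d\ge2$, any line $U$ and $V=L_1U$ contradict irreducibility. If $d=1$, coprimality applied to $P=1/L_1$, $Q=1$ forces $|L_1|=1$, and then $|S(A)|=|A|=C|A|$. So until the end of Section~\ref{sec:proof} we assume: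
\begin{quote}
\emph{$L_1,\dots,L_k$ are irreducible and coprime, $\det L_1\ne0$, and $L_i\neq0$ for some $i\ge2$.}
\end{quote}
We write $L$ for the family $(L_1,\dots,L_k)$ when we record what a constant depends on.

\subsection{Irreducibility as simplicity of a module}
Let $E=\mathbb{Q}^d$ and $T_i=L_1^{-1}L_i$, so that $T_1=I$ and $L_1^{-1}S(A)=A+T_2A+\dots+T_kA$. A \emph{word} is a product $w$ of matrices from $T_2,\dots,T_k$, and $|w|$ is the number of factors; the empty word is $I$. Let $\mathcal{A}$ be the $\mathbb{Q}$-span of all words, which is an algebra of matrices, and let $\mathcal{A}_+$ be the span of the nonempty words.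

\begin{lemma}\label{lem:simple}
The only subspaces of $E$ invariant under $T_2,\dots,T_k$ are $0$ and $E$; that is, $E$ is a simple $\mathcal{A}$-module. Moreover $\mathcal{A}_+x=E$ for every nonzero $x\in E$.
\end{lemma}

\begin{proof}
If $0\ne U\ne E$ and $T_iU\subseteq U$ for all $i\ge2$, then $V=L_1U$ has the dimension of $U$ and contains every $L_iU=L_1T_iU$, against irreducibility. The subspace $\mathcal{A}_+x$ is invariant, so it is $0$ or $E$. If it is $0$, then $T_ix=0$ for all $i\ge2$, so the line $\mathbb{Q}x$ is invariant and equals $E$. Then $T_i=0$ for all $i\ge2$, which we have excluded.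
\end{proof}

\subsection{Coprimality and lattices}
A finitely generated subgroup of $\mathbb{Q}^d$ that spans $\mathbb{Q}^d$ is a lattice, and lattices $\Lambda\subseteq\Lambda'$ satisfy $[\Lambda':\Lambda]=\operatorname{covol}(\Lambda)/\operatorname{covol}(\Lambda')$.

\begin{lemma}\label{lem:lattice}
For every lattice $\Lambda$, the group $\sum_iL_i^T\Lambda$ is a lattice of covolume at most $\operatorname{covol}(\Lambda)$. Moreover $\sum_iL_i\mathbb{Z}^d=\mathbb{Z}^d$ and $D\mathbb{Z}^d\subseteq L_1\mathbb{Z}^d$.
\end{lemma}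

\begin{proof}
The matrix $PL_iQ$ is integral if and only if $Q^TL_i^TP^T$ is, so the family $L_1^T,\dots,L_k^T$ is coprime as well. The group $\Lambda'=\sum_iL_i^T\Lambda$ is finitely generated and spans $\mathbb{Q}^d$ because $L_1^T$ is invertible. So it is a lattice, and \eqref{eq:cop-lattice} for the transposed family gives the first claim. In the same way $\sum_iL_i\mathbb{Z}^d$ is a lattice of covolume at most $1$; it is contained in $\mathbb{Z}^d$, so it equals $\mathbb{Z}^d$. The last inclusion holds because $DL_1^{-1}$ is, up to sign, the adjugate of $L_1$, an integer matrix.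
\end{proof}

\subsection{Shannon entropy}
All random variables take finitely many values. The entropy of $X$ is $H(X)=-\sum_x\mathbb{P}(X=x)\log\mathbb{P}(X=x)$, with the natural logarithm, and the conditional entropy is $H(X\mid Z)=H(X,Z)-H(Z)$; it is the average over $z$ of the entropy of $X$ conditioned on the event $Z=z$. We use the following standard facts. If $X$ takes at most $n$ values then $H(X)\le\log n$, with equality for the uniform law on $n$ values. A function of $X$ has entropy at most $H(X)$. Conditioning on more variables does not increase entropy: $H(X\mid Z,Z')\le H(X\mid Z)\le H(X)$. We have $H(X,Y\mid Z)\le H(X\mid Z)+H(Y\mid Z)$, and $H(X,Y)=H(X)+H(Y)$ for independent $X,Y$. Finally, entropy is a concave function of the law.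

\begin{lemma}\label{lem:submod}
If $Z$ is a function of $U$ and also a function of $V$, and $W$ is a function of $(U,V)$, then $H(W)+H(Z)\le H(U)+H(V)$.
\end{lemma}

\begin{proof}
We have $H(W)\le H(U,V)=H(Z)+H(U,V\mid Z)\le H(Z)+H(U\mid Z)+H(V\mid Z)$, and $H(U\mid Z)=H(U)-H(Z)$, $H(V\mid Z)=H(V)-H(Z)$.
\end{proof}

\begin{lemma}\label{lem:sums}
Let $X,Y,Z$ be independent random variables in an abelian group $G$, and let $T$ be a homomorphism from $G$ to an abelian group. Then
\begin{align}
H(X+Y)&\ge H(X),\label{eq:E1}\\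
H(X+Y+Z)&\le H(X+Y)+H(Y+Z)-H(Y),\label{eq:E2}\\
H(TX+TY)-H(TX)&\le H(X+Y)-H(X).\label{eq:E3}
\end{align}
\end{lemma}

\begin{proof}
For \eqref{eq:E1}, $H(X+Y)\ge H(X+Y\mid Y)=H(X)$. For \eqref{eq:E2}, the sum $X+Y+Z$ is a function of $(X+Y,Z)$ and of $(X,Y+Z)$, and these two pairs determine $(X,Y,Z)$. Lemma~\ref{lem:submod} and independence give
\[
H(X)+H(Y)+H(Z)+H(X+Y+Z)\le H(X+Y)+H(Z)+H(X)+H(Y+Z).
\]
For \eqref{eq:E3}, the sum $TX+TY$ is a function of $X+Y$ and of $(TX,Y)$, and these determine $(X,Y)$. So $H(X)+H(Y)+H(TX+TY)\le H(X+Y)+H(TX)+H(Y)$.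
\end{proof}

\section{An entropy inequality for families that do not shrink submodules}\label{sec:entropy}

Let $R=\mathbb{Z}/n$ with $n\ge2$, or $R=\mathbb{Q}$. We write $U\le R^d$ when $U$ is a submodule, and define its \emph{size} by $\ell(U)=\log|U|$ if $R=\mathbb{Z}/n$ and $\ell(U)=\dim U$ if $R=\mathbb{Q}$. The same definition applies to quotients. In both cases $\ell$ takes finitely many values on submodules, $\ell(U')<\ell(U)$ when $U'\lneq U$, $\ell(U/U')=\ell(U)-\ell(U')$, and a homomorphism $f$ defined on $U$ satisfies $\ell(U)=\ell(\ker f)+\ell(f(U))$.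

\begin{proposition}\label{prop:entropy}
Let $M_1,\dots,M_k$ be $d\times d$ matrices over $R$ such that
\begin{equation}\label{eq:nonshrink}
\ell\Bigl(\sum_iM_i^TW\Bigr)\ge\ell(W)\qquad\text{for all }W\le R^d .
\end{equation}
If $X,X_1,\dots,X_k$ are independent and identically distributed in $R^d$, then $H(\sum_iM_iX_i)\ge H(X)$. In particular, $|\sum_iM_iB|\ge|B|$ for every finite nonempty set $B\subset R^d$.
\end{proposition}

For $R=\mathbb{Z}/n$ the hypothesis is necessary. Let $U=\sum_iM_i^TW$ and let $B=U^\perp$ be its annihilator under the dot product. Then $M_iB\subseteq W^\perp$ for all $i$, since $w\cdot M_ix=(M_i^Tw)\cdot x$, and $|U^\perp|=n^d/|U|$, $|W^\perp|=n^d/|W|$ by duality of finite abelian groups. So $|\sum_iM_iB|\ge|B|$ forces $|U|\ge|W|$. The proposition thus says that if no subgroup shrinks, then no set shrinks.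

\begin{example}\label{ex:cross}
Let $R=\mathbb{Q}$, $d=k=3$ and $M_ix=e_i\times x$, the cross product with the $i$th basis vector. Then $M_i^T=-M_i$, and every linear combination $x\mapsto a\times x$ of the $M_i$ is singular. For $w\neq0$ the vectors $M_iw$ span the plane $w^\perp$, and $e_1^\perp+e_2^\perp=\mathbb{Q}^3$, so \eqref{eq:nonshrink} holds. Hence for finite nonempty $B\subset\mathbb{Q}^3$ the sums $(0,-z,y)+(z',0,-x')+(-y'',x'',0)$, over three independent points of $B$, take at least $|B|$ values.
\end{example}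

\begin{proof}[Proof of Proposition~\ref{prop:entropy}]
We reveal $Y=\sum_iM_iX_i$ a few linear forms at a time, and at each step we credit the new information to a single summand. For a random variable $Z$ in $R^d$ and $U\le R^d$ let $Z_U=(u\cdot Z)_{u\in U}$, and put $h(U)=H(X_U)$. Then $h(0)=0$, $h(R^d)=H(X)$ because the forms $e_1,\dots,e_d$ determine $X$, and $h(U')\le h(U)$ for $U'\le U$. Since $X_{U\cap U'}$ is a function of $X_U$ and of $X_{U'}$, and $(X_U,X_{U'})$ determines $X_{U+U'}$, Lemma~\ref{lem:submod} gives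
\begin{equation}\label{eq:hsub}
h(U+U')+h(U\cap U')\le h(U)+h(U').
\end{equation}
The function $h$ takes finitely many values, since $h(U)$ depends only on the partition of the finite support of $X$ into level sets of $X_U$.

\emph{The gain from one summand.} Let $W'\le W\le R^d$ and fix $i$. Once the $X_j$ with $j\ne i$ are given, $Y_W$ and $Y_{W'}$ differ from $(M_iX_i)_W$ and $(M_iX_i)_{W'}$ by known constants, and $X_i$ is independent of the $X_j$. Also $w\cdot M_ix=(M_i^Tw)\cdot x$, so $(M_iX_i)_W$ and $(X_i)_{M_i^TW}$ determine each other. Hence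
\begin{equation}\label{eq:gain}
H(Y_W)-H(Y_{W'})=H(Y_W\mid Y_{W'})\ge H\bigl(Y_W\mid Y_{W'},(X_j)_{j\ne i}\bigr)=h(M_i^TW)-h(M_i^TW').
\end{equation}

To add up such gains we must compare $h$ with $\ell$. The simplest case is that $h(U)\ge\mu\,\ell(U)$ for all $U$, with equality for $U=R^d$. Let $F_i=\ker M_1^T\cap\dots\cap\ker M_i^T$. Then $F_0=R^d$, and $F_k=0$ by \eqref{eq:nonshrink}. By \eqref{eq:gain}, $H(Y_{F_{i-1}})-H(Y_{F_i})\ge h(M_i^TF_{i-1})\ge\mu\,\ell(M_i^TF_{i-1})=\mu(\ell(F_{i-1})-\ell(F_i))$, and the sum over $i$ gives $H(Y)\ge\mu\,\ell(R^d)=H(X)$. In general, some submodules carry less entropy per unit of size than others. We filter $R^d$ so that each step of the filtration looks like the simple case.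

\emph{The filtration.} Put $U_0=0$. Given $U_{t-1}\ne R^d$, let
\[
\mu_t=\min_{U\gneq U_{t-1}}\frac{h(U)-h(U_{t-1})}{\ell(U)-\ell(U_{t-1})},
\]
which exists because $h$ and $\ell$ take finitely many values, and let $U_t$ be a minimizer with $\ell(U_t)$ as large as possible. The sizes $\ell(U_t)$ increase strictly, so the process ends with some $U_s=R^d$. By construction,
\begin{equation}\label{eq:slope}
h(U)-h(U_{t-1})\ge\mu_t\bigl(\ell(U)-\ell(U_{t-1})\bigr)\quad\text{for all }U\ge U_{t-1},
\end{equation}
with equality for $U=U_t$. Adding these equalities gives $H(X)=\sum_{t=1}^s\mu_t(\ell(U_t)-\ell(U_{t-1}))$. If $U\gneq U_t$, then $U$ is not a minimizer, so \eqref{eq:slope} is strict; subtracting the equality for $U_t$ gives $h(U)-h(U_t)>\mu_t(\ell(U)-\ell(U_t))$. Therefore $\mu_1<\mu_2<\dots<\mu_s$.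

\emph{The chain for $Y$.} Let $W_t=\{w\in R^d:M_i^Tw\in U_t\text{ for all }i\}$, so that $W_0\le W_1\le\dots\le W_s=R^d$. Since $\sum_iM_i^TW_t\subseteq U_t$, hypothesis \eqref{eq:nonshrink} gives
\begin{equation}\label{eq:WU}
\ell(W_t)\le\ell(U_t)\qquad(0\le t\le s),
\end{equation}
and in particular $W_0=0$. This is the only use of the hypothesis. Fix $1\le t\le s$ and interpolate between $W_t$ and $W_{t-1}$ by
\[
F_i=\{w\in W_t:M_j^Tw\in U_{t-1}\text{ for all }j\le i\},\qquad F_0=W_t,\quad F_k=W_{t-1}.
\]
We have $M_i^TF_i\subseteq M_i^TF_{i-1}\cap U_{t-1}$. By \eqref{eq:gain}, monotonicity of $h$, \eqref{eq:hsub} and \eqref{eq:slope},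
\begin{align*}
H(Y_{F_{i-1}})-H(Y_{F_i})&\ge h(M_i^TF_{i-1})-h(M_i^TF_{i-1}\cap U_{t-1})\\
&\ge h(M_i^TF_{i-1}+U_{t-1})-h(U_{t-1})\\
&\ge\mu_t\bigl(\ell(M_i^TF_{i-1}+U_{t-1})-\ell(U_{t-1})\bigr)=\mu_t\bigl(\ell(F_{i-1})-\ell(F_i)\bigr).
\end{align*}
The last equality holds because the map $F_{i-1}\to R^d/U_{t-1}$ induced by $M_i^T$ has kernel $F_i$ and image $(M_i^TF_{i-1}+U_{t-1})/U_{t-1}$. Summing over $i$ and $t$, the left sides telescope to $H(Y_{R^d})-H(Y_0)=H(Y)$. Summation by parts, \eqref{eq:WU} and the monotonicity of the slopes give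
\begin{align*}
H(Y)\ge\sum_{t=1}^s\mu_t\bigl(\ell(W_t)-\ell(W_{t-1})\bigr)&=\mu_s\ell(R^d)-\sum_{t=1}^{s-1}(\mu_{t+1}-\mu_t)\ell(W_t)\\
&\ge\mu_s\ell(R^d)-\sum_{t=1}^{s-1}(\mu_{t+1}-\mu_t)\ell(U_t)=H(X).
\end{align*}
For the last assertion take $X$ uniform on $B$, so that $\log|B|=H(X)\le H(Y)\le\log|\sum_iM_iB|$.
\end{proof}

We apply the proposition twice: over $\mathbb{Z}/n$, where \eqref{eq:nonshrink} comes from coprimality, and over $\mathbb{Q}$, where it comes from irreducibility.

\begin{corollary}\label{cor:torsion}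
For every finite nonempty set $B\subset(\mathbb{Q}/\mathbb{Z})^d$ we have $|\sum_iL_iB|\ge|B|$.
\end{corollary}

\begin{proof}
Choose $n\ge2$ with $B\subseteq(n^{-1}\mathbb{Z}/\mathbb{Z})^d$. Multiplication by $n$ identifies this group with $(\mathbb{Z}/n)^d$ and commutes with integer matrices. Let $W\le(\mathbb{Z}/n)^d$, let $\Lambda\supseteq n\mathbb{Z}^d$ be its preimage in $\mathbb{Z}^d$, and let $\Lambda'=\sum_iL_i^T\Lambda$. The preimage of $\sum_iL_i^TW$ is $\Lambda'+n\mathbb{Z}^d$, so Lemma~\ref{lem:lattice} gives
\[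
\Bigl|\sum_iL_i^TW\Bigr|=\frac{n^d}{\operatorname{covol}(\Lambda'+n\mathbb{Z}^d)}\ge\frac{n^d}{\operatorname{covol}(\Lambda')}\ge\frac{n^d}{\operatorname{covol}(\Lambda)}=|W| .
\]
Proposition~\ref{prop:entropy} applies.
\end{proof}

\begin{corollary}\label{cor:words}
Let $\mathcal{W}_0$ be a finite set of nonempty words that spans $\mathcal{A}_+$. If $X$ and $X_w$ $(w\in\mathcal{W}_0)$ are independent and identically distributed in $\mathbb{Q}^d$, then $H(\sum_{w\in\mathcal{W}_0}wX_w)\ge H(X)$.
\end{corollary}

\begin{proof}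
We check \eqref{eq:nonshrink} for the matrices $w\in\mathcal{W}_0$. Let $W\le\mathbb{Q}^d$ and suppose that $\sum_ww^TW\ne\mathbb{Q}^d$. Then some $x\ne0$ is orthogonal to this sum, so $u\cdot wx=(w^Tu)\cdot x=0$ for all $u\in W$ and $w\in\mathcal{W}_0$. Thus $W$ is orthogonal to $\mathcal{A}_+x$, which is $E$ by Lemma~\ref{lem:simple}, and $W=0$.
\end{proof}

\section{Structure of sets with small sumset}\label{sec:structure}

Write $Q_N=\mathbb{Z}^d\cap[-N,N]^d$. The condition $|A+Q_N|\le K|A|$, with $N$ much larger than $K$, says that $A$ has density bounded below on the union of the cubes of side about $N$ that it meets.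

\begin{proposition}\label{prop:structure}
For every $\delta\in(0,1)$ there is $K=K(\delta,L)$ such that for every integer $N\ge1$ there is $n_0$ with the following property. If $A\subset\mathbb{Z}^d$ is finite, $|A|\ge n_0$ and $|S(A)|\le C|A|$, then there are $A'\subseteq A$ with $|A'|\ge(1-\delta)|A|$ and $\tau\in GL_d(\mathbb{Q})$ commuting with all $T_i$ such that $|A'+\tau Q_N|\le K|A|$.
\end{proposition}

The order of the quantifiers matters: $K$ does not depend on $N$, since $N$ will be chosen in terms of $K$. The map $\tau$ cannot be omitted, because a dilate $qA$ has the same value of $|S(\cdot)|$ as $A$ and is sparse. Irreducibility cannot be omitted either. For $I,\operatorname{diag}(1,2)$ and a horizontal segment $A$, some vector $\tau e_l$ is not horizontal, so $\tau Q_N$ meets at least $2N+1$ horizontal lines and $|A'+\tau Q_N|\ge(2N+1)|A'|$.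

The proof finds one direction $v$ along which $A$ is nearly invariant, spreads this property to the directions $wv$ for words $w$, and then finds a set $\tau Q_N$ among the combinations of the $wv$. The vector $v$ depends on $A$, and we have no control over it. What we need is a box whose position relative to the maps $T_i$ does not depend on $v$; the next lemma supplies it.

\subsection{Changes of variables that commute with the family}
Fix a set $\mathcal{W}_1$ of words, the empty word allowed, that is a basis of $\mathcal{A}$, and let $r_1=|\mathcal{W}_1|$. For $v\in E$ define the homomorphism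
\[
\psi_v:\mathbb{Z}^{\mathcal{W}_1}\to E,\qquad\psi_v(u)=\sum_{w\in\mathcal{W}_1}u_w\,wv .
\]

\begin{lemma}\label{lem:tau}
There is an integer $\gamma=\gamma(L)\ge1$ such that for every nonzero $v\in E$ there are $\tau\in GL_d(\mathbb{Q})$ commuting with all $T_i$ and a homomorphism $\Gamma:\mathbb{Z}^d\to\mathbb{Z}^{\mathcal{W}_1}$ with $\tau n=\psi_v(\Gamma n)$ and $|\Gamma n|_\infty\le\gamma|n|_\infty$ for all $n\in\mathbb{Z}^d$.
\end{lemma}

\begin{proof}
The map $a\mapsto(ae_1,\dots,ae_d)$ is an injective homomorphism of left $\mathcal{A}$-modules from $\mathcal{A}$ to $E^d=E_1\oplus\dots\oplus E_d$, where each $E_l$ is a copy of $E$. Let $\mathcal{M}$ be its image. We recall why $\mathcal{M}$ is isomorphic to a direct sum of copies of $E$. Let $J\subseteq\{1,\dots,d\}$ be maximal such that $E_J=\bigoplus_{l\in J}E_l$ satisfies $\mathcal{M}\cap E_J=0$. For $l\notin J$, some nonzero element of $\mathcal{M}$ has the form $x+e$ with $x\in E_J$ and $e\in E_l$, and $e\ne0$. So $(\mathcal{M}+E_J)\cap E_l$ is a nonzero submodule of the simple module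 $E_l$, and $E_l\subseteq\mathcal{M}+E_J$. Hence $E^d=\mathcal{M}\oplus E_J$ and $\mathcal{M}\cong E^d/E_J\cong E^{d-|J|}$.

Thus there are homomorphisms of left $\mathcal{A}$-modules $\phi_1,\dots,\phi_p:E\to\mathcal{A}$ with $\sum_j\phi_j(E)=\mathcal{A}$. We fix them once and for all, and multiply them by a positive integer so that $\phi_j(e_l)=\sum_{w\in\mathcal{W}_1}\gamma_{jlw}w$ with $\gamma_{jlw}\in\mathbb{Z}$. Let $\gamma=\max(1,\max_{j,w}\sum_l|\gamma_{jlw}|)$.

Let $v\ne0$. Since $v=Iv\in\sum_j\phi_j(E)v$, there is $j$ with $\phi_j(E)v\ne0$. Put $\tau x=\phi_j(x)v$. Then $\tau(ax)=a\phi_j(x)v=a\tau x$ for $a\in\mathcal{A}$, and $\tau\ne0$. So $\ker\tau$ is a proper submodule of $E$, hence $0$, and $\tau$ is invertible and commutes with the $T_i$. Finally $\tau n=\sum_w(\sum_ln_l\gamma_{jlw})wv$, so $(\Gamma n)_w=\sum_ln_l\gamma_{jlw}$ has the required properties.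
\end{proof}

For example, if $d=2$, $k=2$ and $T_2$ is the rotation by a right angle, then $\mathcal{A}$ and $E$ are both $\mathbb{Q}(i)$ and we may take for $\tau$ the multiplication by $v$. If $\mathcal{A}$ is the algebra of all $d\times d$ matrices, the maps $\phi_j(x)=xe_j^T$ work, and $\tau$ is the scalar $v_j$.

\subsection{Three theorems of additive combinatorics}
The \emph{additive energy} of a finite set $A$ in an abelian group is the number of $(a,b,a',b')\in A^4$ with $a+b=a'+b'$. We use the following theorems; see for example \cite[Chapters 2, 5, 6]{TV}.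
\begin{itemize}
\item \emph{Balog--Szemer\'edi--Gowers.} If $A$ has additive energy at least $c|A|^3$, there is $A_0\subseteq A$ with $|A_0|\ge\kappa_0|A|$ and $|A_0-A_0|\le K'|A_0|$, where $\kappa_0>0$ and $K'$ depend only on $c$.
\item \emph{Pl\"unnecke--Ruzsa.} If $|A_0-A_0|\le K'|A_0|$, then $|A_0+A_0|\le K'^2|A_0|$.
\item \emph{Freiman.} If $A_0$ is a finite nonempty subset of a torsion-free abelian group and $|A_0+A_0|\le K_0|A_0|$, then $A_0\subseteq\{x_0+\sum_{j\le m}n_jv_j:0\le n_j<N_j\}$ with $1\le m\le m_0$ and $\prod_jN_j\le K_1|A_0|$, where $m_0$ and $K_1$ depend only on $K_0$.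
\end{itemize}

\subsection{Proof of Proposition~\ref{prop:structure}}
Let $A\subset\mathbb{Z}^d$ be finite and nonempty with $|S(A)|\le C|A|$. Let $X,X',X_1,\dots$ be independent and uniform on $A$, so $H(X)=\log|A|$. For a random variable $Y$ in $E$, taken independent of $X$, put
\[
\Delta(Y)=H(X+Y)-H(X).
\]
This is the entropy form of the ratio $|A+B|/|A|$. The constants $c_1,c_2,c_3,\kappa_0,K_0,K_1,m_0$ below depend only on $L$.

\emph{Step 1: rules for $\Delta$.} Let $Y,Z,Y_1,\dots,Y_m$ be independent. Then
\begin{align}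
\Delta(Y_1+\dots+Y_m)&\le\Delta(Y_1)+\dots+\Delta(Y_m),\label{eq:D1}\\
\Delta(Y)&\le\Delta(Z)+H(Z+Y)-H(Z),\label{eq:D2}\\
\Delta(wY)&\le\Delta(Y)+|w|\log C\quad\text{for every word }w,\label{eq:D3}\\
\Delta(wX')&\le|w|\log C\quad\text{for every nonempty word }w.\label{eq:D4}
\end{align}
For $m=2$, \eqref{eq:D1} is \eqref{eq:E2} with $X$ as the middle summand, and the general case follows by induction. For \eqref{eq:D2}, \eqref{eq:E1} and \eqref{eq:E2} give $H(X+Y)\le H(X+Z+Y)\le H(X+Z)+H(Z+Y)-H(Z)$. The hypothesis on $A$ enters through the bound $\Delta(T_iX')\le\log C$ for $i\ge2$: by \eqref{eq:E1},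
\[
H(X+T_iX_i)\le H\Bigl(X+\sum_{j\ge2}T_jX_j\Bigr)\le\log|L_1^{-1}S(A)|\le\log|A|+\log C .
\]
Now \eqref{eq:D2} with $Z=T_iX'$ and \eqref{eq:E3} give
\[
\Delta(T_iY)\le\Delta(T_iX')+H(T_iX'+T_iY)-H(T_iX')\le\log C+\Delta(Y),
\]
and \eqref{eq:D3} follows by removing the letters of $w$ one at a time from the left. For \eqref{eq:D4} write $w=w'T_i$ and apply \eqref{eq:D3} to $w'$ and $Y=T_iX'$.

\emph{Step 2: small doubling in entropy.} We want to bound $\Delta(X')$. If some $T_i$ with $i\ge2$ is invertible, then $H(T_iX_i)=H(X)$, and \eqref{eq:D2} with $Z=T_iX_i$ gives $\Delta(X')\le2\log C$. But all of $T_2,\dots,T_k$ may be singular, and then a single $T_iX_i$ can have much less entropy than $X$. Corollary~\ref{cor:words} provides a substitute. Fix $\mathcal{W}_0$ as in that corollary and let $V=\sum_{w\in\mathcal{W}_0}wX_w$ with independent copies $X_w$ of $X$. By \eqref{eq:D1} and \eqref{eq:D4}, $\Delta(V)\le c_1:=\log C\sum_{w\in\mathcal{W}_0}|w|$, and $H(V)\ge H(X)$. So \eqref{eq:D2} with $Z=V$ gives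
\[
\Delta(X')\le\Delta(V)+H(V+X')-H(V)=2\Delta(V)+H(X)-H(V)\le2c_1 .
\]

\emph{Step 3: one long direction.} Let $\gamma$ be as in Lemma~\ref{lem:tau}, let $N\ge1$ be given and put $M=\gamma N$. Let $p$ be the law of $X+X'$. By Jensen's inequality,
\[
\sum_sp(s)^2=\mathbb{E}\,p(X+X')\ge\exp\bigl(\mathbb{E}\log p(X+X')\bigr)=e^{-H(X+X')}\ge e^{-2c_1}/|A| .
\]
The additive energy of $A$ is $|A|^4\sum_sp(s)^2\ge e^{-2c_1}|A|^3$. The first two theorems quoted above give $A_0\subseteq A$ with $|A_0|\ge\kappa_0|A|$ and $|A_0+A_0|\le K_0|A_0|$, and Freiman's theorem gives $A_0\subseteq\{x_0+\sum_{j\le m}n_jv_j:0\le n_j<N_j\}$ with $m\le m_0$ and $\prod_jN_j\le K_1|A_0|$. If $v_j=0$ we replace $N_j$ by $1$, which preserves both properties. Order the generators so that $N_1$ is the largest. Since $\prod_jN_j\ge|A_0|$, we have $N_1\ge(\kappa_0|A|)^{1/m_0}$ whenever $\kappa_0|A|\ge1$. Choose $n_0$ so that $|A|\ge n_0$ implies $N_1>M$. This is the only place where $A$ has to be large. Then $N_1\ge2$, so $v:=v_1\ne0$, and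
\[
A_0+\{0,v,\dots,(M-1)v\}\subseteq\Bigl\{x_0+\sum_jn_jv_j:0\le n_1<2N_1,\ 0\le n_j<N_j\ (j\ge2)\Bigr\},
\]
a set of at most $2K_1|A_0|$ elements. If $X_0$ is uniform on $A_0$ and $t$ is uniform on $\{0,\dots,M-1\}$, independently, this gives $H(X_0+tv)-H(X_0)\le\log(2K_1)$.

\emph{Step 4: from $A_0$ back to $A$.} The set $A_0$ may be a small part of $A$, while we need information about almost all of $A$. Let $\alpha=|A_0|/|A|\ge\kappa_0$. The law of $X'$ is the mixture of the law of $X_0$, with weight $\alpha$, and the uniform law on $A\setminus A_0$, with weight $1-\alpha$. Concavity of entropy and \eqref{eq:E1} give $H(X+X')\ge\alpha H(X+X_0)+(1-\alpha)H(X)$, that is, $\alpha\Delta(X_0)\le\Delta(X')$. So $\Delta(X_0)\le2c_1/\kappa_0$, and \eqref{eq:D2} with $Z=X_0$ gives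
\[
\Delta(tv)\le c_2:=2c_1/\kappa_0+\log(2K_1).
\]

\emph{Step 5: all directions.} Let $u=(u_w)$ be uniform on $\{0,\dots,M-1\}^{\mathcal{W}_1}$. The summands of $\psi_v(u)=\sum_ww(u_wv)$ are independent, so \eqref{eq:D1}, \eqref{eq:D3} and Step 4 give $\Delta(\psi_v(u))\le\sum_{w\in\mathcal{W}_1}(c_2+|w|\log C)$. Take $\tau$ and $\Gamma$ from Lemma~\ref{lem:tau} for this $v$. Let $Q=\{0,\dots,N-1\}^d$ and let $n$ be uniform on $Q$, independent of $X$ and $u$. The coordinates of $\Gamma n$ are at most $\gamma N=M$ in absolute value, so each coordinate of $u+\Gamma n$ takes at most $3M$ values. By \eqref{eq:E3} applied to the homomorphism $\psi_v$,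
\[
H(\psi_v(u)+\tau n)-H(\psi_v(u))\le H(u+\Gamma n)-H(u)\le r_1\log(3M)-r_1\log M=r_1\log3 .
\]
Then \eqref{eq:D2} with $Z=\psi_v(u)$ gives
\[
\Delta(\tau n)\le c_3:=r_1\log3+\sum_{w\in\mathcal{W}_1}(c_2+|w|\log C),
\]
and $c_3>0$ does not depend on $N$.

\emph{Step 6: from entropy to cardinality.} Let $Z=X+\tau n$ and $\nu(z)=|A\cap(z-\tau Q)|\le N^d$. The pair $(X,n)$ is uniform on $A\times Q$. Since $\tau$ is injective, exactly $\nu(z)$ pairs give $Z=z$, and given this event $(X,n)$ is uniform on them. Hence
\[
\mathbb{E}\log\nu(Z)=H(X,n\mid Z)=H(X)+d\log N-H(Z)\ge d\log N-c_3 .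
\]
The variable $\log(N^d/\nu(Z))$ is nonnegative with mean at most $c_3$. By Markov's inequality, with probability at least $1-\delta$ the point $Z$ lies in the finite set
\[
\mathcal{Z}=\{z:\nu(z)\ge\kappa N^d\},\qquad\kappa=e^{-c_3/\delta}.
\]
Let $A'=A\cap(\mathcal{Z}-\tau Q)$. If $Z\in\mathcal{Z}$ then $X=Z-\tau n\in A'$, so $|A'|\ge(1-\delta)|A|$.

Let $\mathcal{Z}_0\subseteq\mathcal{Z}$ be maximal such that the sets $z-\tau Q$ with $z\in\mathcal{Z}_0$ are pairwise disjoint. Each contains at least $\kappa N^d$ points of $A$, so $|\mathcal{Z}_0|N^d\le|A|/\kappa$. By maximality, for each $z\in\mathcal{Z}$ the set $z-\tau Q$ meets some $z_0-\tau Q$ with $z_0\in\mathcal{Z}_0$, so $\mathcal{Z}\subseteq\mathcal{Z}_0+\tau(Q-Q)$. Therefore $A'+\tau Q_N\subseteq\mathcal{Z}_0+\tau(Q-Q-Q+Q_N)$. The coordinates of points of $Q-Q-Q+Q_N$ are integers in $[-3N+2,2N-1]$, so this set has at most $(5N)^d$ elements, and $|A'+\tau Q_N|\le5^d\kappa^{-1}|A|$. The constant $K=5^de^{c_3/\delta}$ depends only on $\delta$ and $L$. \qed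

\section{Sets that are dense along large cubes}\label{sec:dense}

\begin{proposition}\label{prop:dense}
Let $K\ge1$ and $\varepsilon\in(0,1)$. There is an integer $N=N(K,\varepsilon,L)\ge1$ such that every finite nonempty set $A\subset\mathbb{Q}^d$ with $|A+Q_N|\le K|A|$ satisfies $|S(A)|\ge(1-\varepsilon)C|A|$.
\end{proposition}

Norms are Euclidean norms and operator norms unless marked otherwise. Put
\[
c_4=\sqrt d\sum_{i\ge2}\|L_i\|,\qquad c_5=\|L_1^{-1}\|(\sqrt d+c_4),\qquad c_6=2d^{3/2}\|L_1\|,\qquad c_7=1+c_5+c_6 .
\]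
Let $r>4c_7$ be an integer, to be chosen at the end in terms of $K,\varepsilon,L$, and put
\[
\eta=\frac1r,\qquad\theta=\frac{c_7}{r}<\frac14,\qquad J=\lceil(Dr^2)^d\eta^{-3}\rceil,\qquad N=(Dr^2)^J .
\]
A \emph{grid cube of side $a$} is a set $a(z+[0,1)^d)\subset\mathbb{R}^d$ with $z\in\mathbb{Z}^d$.

\subsection{A scale at which the set is regular}
In Section~\ref{sec:model} regularity meant equidistribution among short intervals and among residue classes modulo $2$. In general the modulus is $D$, since $D\mathbb{Z}^d\subseteq L_1\mathbb{Z}^d$. Let $\Omega$ be a set of representatives of $\mathbb{Q}^d/\mathbb{Z}^d$, let $m$ be a positive integer divisible by $Dr^2$, and put $\rho=m/r^2$. The \emph{cells} are the sets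
\[
P(\omega,a)=\omega+\bigl(\mathbb{Z}^d\cap m(a+[0,1)^d)\bigr)\qquad(\omega\in\Omega,\ a\in\mathbb{Z}^d).
\]
They have $m^d$ elements and partition $\mathbb{Q}^d$. The \emph{subcells} of $P(\omega,a)$ are the sets $\{\omega+n:n\in\mathbb{Z}^d\cap\mathcal{C}',\ n\equiv\beta\bmod D\}$, where $\mathcal{C}'$ is a grid cube of side $\rho$ contained in $m(a+[0,1)^d)$ and $\beta\in(\mathbb{Z}/D)^d$. They have $(\rho/D)^d$ elements. For a finite nonempty set $P$ let $f(P)=|A\cap P|/|P|$. A cell $P$ is \emph{good} if $|f(P')-f(P)|\le\eta$ for all its subcells $P'$, and $\mathcal{G}$ denotes the set of good cells.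

\begin{lemma}\label{lem:regular}
Let $A\subset\mathbb{Q}^d$ be finite and nonempty with $|A+Q_N|\le K|A|$. After replacing $A$ by $D^{-j}A$ for a suitable $j\ge0$, there are $\Omega$ and $m$ as above such that
\begin{equation}\label{eq:good}
\sum_{P\in\mathcal{G}}f(P)|P|\ge(1-\eta)|A|,\qquad\sum_{P\in\mathcal{G},\,f(P)>0}|P|\le K|A| .
\end{equation}
\end{lemma}

\begin{proof}
We refine a partition of $\mathbb{Q}^d$ in $J$ steps; each step divides the side of the cubes by $r^2$ and multiplies the modulus by $D$. Fix representatives $\Omega_0$ of $\mathbb{Q}^d/\mathbb{Z}^d$. For $0\le j\le J$ let $m_j=(Dr^2)^{J-j}$ and $h_j=D^jm_j=D^Jr^{2(J-j)}$. The \emph{pieces of level $j$} are the sets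
\[
\{\omega+z:\ z\in\mathbb{Z}^d\cap h_j(a+[0,1)^d),\ z\equiv b\bmod D^j\}\qquad(\omega\in\Omega_0,\ a\in\mathbb{Z}^d,\ b\in(\mathbb{Z}/D^j)^d).
\]
They have $m_j^d$ elements and partition $\mathbb{Q}^d$. For $j<J$, each piece of level $j$ is the disjoint union of $(Dr^2)^d$ pieces of level $j+1$, its \emph{children}. Let $\mathcal{E}_j=\sum|P|f(P)^2$, summed over the pieces of level $j$. Then $0\le\mathcal{E}_j\le\sum|P|f(P)=|A|$. Since $\sum_{P'}|P'|f(P')=|P|f(P)$ when $P'$ runs over the children of $P$, expanding the square gives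
\[
\mathcal{E}_{j+1}-\mathcal{E}_j=\sum_P\sum_{P'\subseteq P}|P'|\bigl(f(P')-f(P)\bigr)^2\ge0 .
\]
These $J$ differences add up to at most $|A|$, so some $j<J$ has $\mathcal{E}_{j+1}-\mathcal{E}_j\le|A|/J$. Fix this $j$. Call a piece $P$ of level $j$ bad if $|f(P')-f(P)|>\eta$ for some child $P'$. A bad piece contributes at least $|P|(Dr^2)^{-d}\eta^2$ to the difference, so the bad pieces have total size at most $(Dr^2)^d\eta^{-2}|A|/J\le\eta|A|$, and the other pieces contain at least $(1-\eta)|A|$ points of $A$. A piece of level $j$ that meets $A$ lies in a piece of level $0$ that meets $A$. The latter is a cube of side $h_0=N$ in a coset of $\mathbb{Z}^d$, so it is contained in $A+Q_N$. Hence the pieces of level $j$ that meet $A$ have total size at most $K|A|$.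

It remains to see that multiplication by $D^{-j}$ turns pieces of level $j$ into cells and children into subcells. Let $m=m_j$, which is divisible by $Dr^2$ because $j<J$, and note that $h_{j+1}=D^j\rho$. Represent $b$ by an integer vector with coordinates in $[0,D^j)$ and write $z=b+D^jn$ with $n\in\mathbb{Z}^d$. For an integer $q\ge1$, the point $z$ lies in $D^jq(a+[0,1)^d)$ if and only if $n+D^{-j}b\in q(a+[0,1)^d)$, and this holds if and only if $n\in q(a+[0,1)^d)$, because $D^{-j}b\in[0,1)^d$ and $n$, $qa$ are integral. We use this with $q=m$ and $q=\rho$. Fixing the class of $z$ modulo $D^{j+1}$ amounts to fixing the class of $n$ modulo $D$. Finally, every $x\in\mathbb{Q}^d$ has a unique expression $D^jx=\omega+b+D^jn$, so $\Omega=\{D^{-j}(\omega+b)\}$ is a set of representatives of $\mathbb{Q}^d/\mathbb{Z}^d$. With this $\Omega$, the set $D^{-j}A$ satisfies \eqref{eq:good}.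
\end{proof}

Scalars commute with the $L_i$, so $|A|$ and $|S(A)|$ do not change under this replacement. From now on $A$, $\Omega$ and $m$ satisfy \eqref{eq:good}.

\subsection{Level sets and their sums}
Good cells have different densities, so we treat one density level at a time and replace the cells by solid cubes. For $s>\eta$ let $\mathcal{G}_s=\{P\in\mathcal{G}:f(P)\ge s\}$, a finite set, and for $\omega\in\Omega$ let
\[
\mathcal{K}_s(\omega)=\bigcup_{a:\,P(\omega,a)\in\mathcal{G}_s}m\bigl(a+[\theta,1-\theta]^d\bigr)\subset\mathbb{R}^d .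
\]
The cubes are trimmed so that a small neighborhood of a point of $\mathcal{K}_s(\omega)$ stays in the same cell. Each $\mathcal{K}_s(\omega)$ is compact, all but finitely many are empty, and
\begin{equation}\label{eq:Kvol}
\sum_\omega\operatorname{vol}\mathcal{K}_s(\omega)=(1-2\theta)^d\sum_{P\in\mathcal{G}_s}|P| .
\end{equation}
Every tuple $(\omega_1,\dots,\omega_k)\in\Omega^k$ determines $\omega'\in\Omega$ and $n_*\in\mathbb{Z}^d$ with $\sum_iL_i\omega_i=\omega'+n_*$. Let $V_s(\omega')$ be the union of the sets $n_*+\sum_iL_i\mathcal{K}_s(\omega_i)$ over the finitely many tuples that lead to $\omega'$ and have all $\mathcal{K}_s(\omega_i)$ nonempty. The compact set $V_s(\omega')$ is the region of the coset $\omega'+\mathbb{Z}^d$ in which we expect $S(A)$ to have density at least about $s$. We first show that these regions are large and then that they are filled.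

\begin{lemma}\label{lem:volume}
For $s>\eta$ we have $\sum_{\omega'}\operatorname{vol}V_s(\omega')\ge C\sum_\omega\operatorname{vol}\mathcal{K}_s(\omega)$.
\end{lemma}

\begin{proof}
For $u>0$ let $B_u=\{\omega\in\Omega:\operatorname{vol}\mathcal{K}_s(\omega)\ge u\}$, a finite set that we view in $\mathbb{Q}^d/\mathbb{Z}^d=(\mathbb{Q}/\mathbb{Z})^d$. If $\omega'\in\sum_iL_iB_u$, then $V_s(\omega')$ contains a translate of $\sum_iL_i\mathcal{K}_s(\omega_i)$ for some $\omega_1,\dots,\omega_k\in B_u$, and \eqref{eq:BM} gives $\operatorname{vol}V_s(\omega')\ge(\sum_i\lambda_iu^{1/d})^d=Cu$. By Corollary~\ref{cor:torsion}, or trivially if $B_u$ is empty, $\#\{\omega':\operatorname{vol}V_s(\omega')\ge Cu\}\ge|B_u|$. The integral of the left side over $u\in(0,\infty)$ is $C^{-1}\sum_{\omega'}\operatorname{vol}V_s(\omega')$, and the integral of the right side is $\sum_\omega\operatorname{vol}\mathcal{K}_s(\omega)$.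
\end{proof}

\subsection{Filling the sums}
We measure the density of $S(A)$ at the intermediate scale $\sigma=m/r=r\rho$, an integer. It is small compared with $m$, so that the preimage under $L_1$ of a cube of side $\sigma$ fits into one cell. It is large compared with $\rho$, so that this preimage is nearly tiled by grid cubes of side $\rho$, on which the density of $A$ is known. A \emph{tile} is a set $\omega'+(\mathbb{Z}^d\cap\mathcal{C})$, where $\omega'\in\Omega$ and $\mathcal{C}$ is a grid cube of side $\sigma$. Tiles have $\sigma^d$ elements and partition $\mathbb{Q}^d$.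

\begin{lemma}\label{lem:fill}
Let $s>\eta$, let $\omega'\in\Omega$, and let $\mathcal{C}$ be a grid cube of side $\sigma$ that meets $V_s(\omega')$. Then the tile $\omega'+(\mathbb{Z}^d\cap\mathcal{C})$ contains at least $(s-\eta-\theta)\sigma^d$ points of $S(A)$.
\end{lemma}

\begin{proof}
Let $y=n_*+\sum_iL_ip_i\in\mathcal{C}$, where $\sum_iL_i\omega_i=\omega'+n_*$, $p_i\in m(a_i+[\theta,1-\theta]^d)$ and $P(\omega_i,a_i)\in\mathcal{G}_s$. In particular $s\le1$. Every subcell of $P(\omega_i,a_i)$ has density at least $s-\eta>0$. As in Section~\ref{sec:model}, we let the first summand vary and freeze the others near $p_2,\dots,p_k$, once for each class modulo $L_1\mathbb{Z}^d$.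

\emph{The frozen summands.} For $i\ge2$ let $\mathcal{C}_i$ be the grid cube of side $\rho$ that contains $p_i$. It lies in $m(a_i+[0,1)^d)$, since $\rho$ divides $m$. Each residue class modulo $D$ in $\mathcal{C}_i$ gives a subcell of positive density, so it contains a point $b$ with $\omega_i+b\in A$. Let $\zeta$ be one of the $D$ classes of $\mathbb{Z}^d/L_1\mathbb{Z}^d$. Since $\sum_iL_i\mathbb{Z}^d=\mathbb{Z}^d$ by Lemma~\ref{lem:lattice}, the class $\zeta$ contains a vector $\sum_{i\ge2}L_i\beta_i$ with $\beta_i\in\mathbb{Z}^d$; here coprimality is used. Changing the $\beta_i$ by elements of $D\mathbb{Z}^d$ changes this vector by an element of $D\mathbb{Z}^d\subseteq L_1\mathbb{Z}^d$. So we can choose $b_i^\zeta\in\mathcal{C}_i\cap\mathbb{Z}^d$ with $b_i^\zeta\equiv\beta_i\bmod D$ and $\omega_i+b_i^\zeta\in A$, and then $\sum_{i\ge2}L_ib_i^\zeta\in\zeta$. The vectors $q^\zeta=n_*+\sum_{i\ge2}L_ib_i^\zeta$ represent the $D$ classes modulo $L_1\mathbb{Z}^d$. For $n\in\mathbb{Z}^d$ with $\omega_1+n\in A$, the point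
\[
\omega'+q^\zeta+L_1n=L_1(\omega_1+n)+\sum_{i\ge2}L_i(\omega_i+b_i^\zeta)
\]
lies in $S(A)$. Distinct pairs $(\zeta,n)$ give distinct points, and the point lies in the tile if and only if $n\in\Xi^\zeta:=L_1^{-1}(\mathcal{C}-q^\zeta)$, a parallelepiped of volume $\sigma^d/D$. It remains to count the $n\in\Xi^\zeta\cap\mathbb{Z}^d$ with $\omega_1+n\in A$.

\emph{The set $\Xi^\zeta$ lies in the cube of the first cell.} Since $b_i^\zeta$ and $p_i$ lie in a cube of side $\rho$, the vector $g=\sum_{i\ge2}L_i(b_i^\zeta-p_i)$ has $|g|\le c_4\rho$. For $x\in\Xi^\zeta$ we have $(L_1x+q^\zeta)-y=L_1(x-p_1)+g$, and both $L_1x+q^\zeta$ and $y$ lie in $\mathcal{C}$. So $|L_1(x-p_1)|\le\sqrt d\,\sigma+c_4\rho\le(\sqrt d+c_4)\sigma$ and $|x-p_1|\le c_5\sigma=c_5m/r<\theta m$. Therefore $\Xi^\zeta\subset m(a_1+(0,1)^d)$. Consequently a grid cube of side $\rho$ contained in $\Xi^\zeta$ carries $D^d$ subcells of $P(\omega_1,a_1)$, and it contains at least $(s-\eta)\rho^d$ integer points $n$ with $\omega_1+n\in A$.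

\emph{The boundary layer.} A point of $\Xi^\zeta$ that is not covered by such cubes lies in a grid cube of side $\rho$ that is not contained in $\Xi^\zeta$, so it is within distance $\sqrt d\,\rho$ of the complement of $\Xi^\zeta$. Its image under $x\mapsto L_1x+q^\zeta$ is a point of $\mathcal{C}$ within distance $t=\|L_1\|\sqrt d\,\rho$ of a point outside $\mathcal{C}$. Some coordinate of the outside point is not in the corresponding side of $\mathcal{C}$, so that coordinate of the image is within $t$ of an end of the side. The images therefore lie in $2d$ slabs of total volume at most $2dt\sigma^{d-1}=(c_6/r)\sigma^d$, and the uncovered part of $\Xi^\zeta$ has volume at most $(c_6/r)\sigma^d/D$.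

Thus the grid cubes of side $\rho$ inside $\Xi^\zeta$ have total volume at least $(1-c_6/r)\sigma^d/D$, and each $\zeta$ contributes at least $(s-\eta)(1-c_6/r)\sigma^d/D$ points. Summing over the $D$ classes and using $s-\eta\le1$ and $c_6/r\le\theta$ gives at least $(s-\eta-\theta)\sigma^d$ points.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:dense}]
Put $\eta'=\eta+\theta<1$ and, for a tile $Y$, $g(Y)=|S(A)\cap Y|/|Y|$. Let $s>\eta'$. The grid cubes of side $\sigma$ that meet $V_s(\omega')$ cover it, and a tile has as many points as its cube has volume. By Lemma~\ref{lem:fill}, Lemma~\ref{lem:volume} and \eqref{eq:Kvol},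
\[
\sum_{Y:\,g(Y)\ge s-\eta'}|Y|\ \ge\ \sum_{\omega'}\operatorname{vol}V_s(\omega')\ \ge\ C(1-2\theta)^d\sum_{P\in\mathcal{G}:\,f(P)\ge s}|P| .
\]
We integrate the two outer expressions over $s\in(\eta',1)$. The set of such $s$ with $g(Y)\ge s-\eta'$ has length at most $g(Y)$, and the set of such $s$ with $f(P)\ge s$ has length $\max(f(P)-\eta',0)$. Since $\sum_Y|Y|g(Y)=|S(A)|$, this and \eqref{eq:good} give
\[
|S(A)|\ge C(1-2\theta)^d\sum_{P\in\mathcal{G},\,f(P)>0}|P|\bigl(f(P)-\eta'\bigr)\ge C(1-2\theta)^d(1-\eta-\eta'K)|A| .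
\]
Here the hypothesis $|A+Q_N|\le K|A|$ is used: the loss $\eta'$ in density is paid on every cell that meets $A$. As $r\to\infty$, the numbers $\theta,\eta,\eta'$ tend to $0$, so for $r$ large in terms of $K,\varepsilon,L$ the right side is at least $(1-\varepsilon)C|A|$.
\end{proof}

\section{Proof of Theorem~\ref{thm:main}}\label{sec:proof}

We may assume $\varepsilon\in(0,1)$. Let $\delta=\varepsilon/2$, let $K=\max(1,K(\delta,L))$ with $K(\delta,L)$ from Proposition~\ref{prop:structure}, let $N=N(K/(1-\delta),\varepsilon/2,L)$ be given by Proposition~\ref{prop:dense}, and let $n_0\ge1$ be given by Proposition~\ref{prop:structure} for this $N$. Let $A\subset\mathbb{Z}^d$ be finite with $|A|\ge n_0$. If $|S(A)|>C|A|$ there is nothing to prove. Otherwise take $A'$ and $\tau$ from Proposition~\ref{prop:structure} and put $\tilde A=\tau^{-1}A'\subset\mathbb{Q}^d$. Then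
\[
|\tilde A+Q_N|=|A'+\tau Q_N|\le K|A|\le\frac{K}{1-\delta}|\tilde A| .
\]
Let $\tau'=L_1\tau L_1^{-1}$. Since $\tau$ commutes with $T_i$, we have $L_i\tau=L_1T_i\tau=L_1\tau T_i=\tau'L_i$ for all $i$, so $S(A')=\tau'S(\tilde A)$ and $|S(A')|=|S(\tilde A)|$. Proposition~\ref{prop:dense} applied to $\tilde A$ gives
\[
|S(A)|\ge|S(A')|=|S(\tilde A)|\ge(1-\varepsilon/2)C|A'|\ge(1-\varepsilon/2)^2C|A|\ge(1-\varepsilon)C|A| .
\]
Together with the degenerate cases settled in Section~\ref{sec:prelim}, this proves the theorem. \qed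

\section{Families that are not coprime, and sharpness}\label{sec:complements}

Let $L_1,\dots,L_k$ be irreducible and not all singular, but not necessarily coprime. Put
\[
\varrho=\min\{|\det P\det Q|:\ P,Q\in GL_d(\mathbb{Q}),\ PL_iQ\text{ integral for all }i\}.
\]
The pair $P=Q=I$ is admissible. If $\det L_1\ne0$, then $|\det P\det L_1\det Q|$ is a positive integer, so the values lie in $|\det L_1|^{-1}\mathbb{Z}_{>0}$ and the minimum exists. Thus $0<\varrho\le1$, and $\varrho=1$ if and only if the family is coprime. For $d=1$ we have $\varrho=1/\gcd(L_1,\dots,L_k)$; for the pair $(2,4)$ of the introduction, $\varrho C=3$. Integer matrices act on $G^d$ for any abelian group $G$, so $S(A)$ makes sense for $A\subset G^d$.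

\begin{theorem}\label{thm:noncoprime}
Let $L_1,\dots,L_k$ be irreducible and not all singular. For every torsion-free abelian group $G$ and every finite nonempty set $A\subset G^d$,
\[
|L_1A+\dots+L_kA|\ge\varrho\,C\,|A|-o(|A|),
\]
where the error term depends only on the $L_i$ and on $|A|$.
\end{theorem}

\begin{proof}
The coordinates of the points of $A$ generate a finitely generated torsion-free group, which embeds in $\mathbb{Z}^p$ for some $p\geq 1$. For an integer $M$ let $\pi:\mathbb{Z}^p\to\mathbb{Z}$, $\pi(x)=\sum_jx_jM^{j-1}$. Applied coordinatewise, $\pi$ commutes with integer matrices, so $S(\pi A)=\pi S(A)$. For a fixed $x\ne0$, $\pi(x)$ is a nonzero polynomial in $M$, so for large $M$ the map $\pi$ is injective on the finite sets $A$ and $S(A)$. We may therefore assume $G=\mathbb{Z}$.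

Let $P,Q$ attain $\varrho$ and put $L_i''=PL_iQ$. This integral family is irreducible: if $L_i''U\subseteq V$ for all $i$, then $L_i(QU)\subseteq P^{-1}V$ for all $i$. It is coprime: if all $P'L_i''Q'$ are integral, then $(P'P,QQ')$ is admissible for $\varrho$, so $|\det P'\det Q'|\ge1$. Its constant is $(\sum_i|\det L_i''|^{1/d})^d=\varrho C$. Let $q\ge1$ be an integer with $qQ^{-1}$ integral and put $A''=qQ^{-1}A\subset\mathbb{Z}^d$. Then $|A''|=|A|$ and $\sum_iL_i''A''=qP\,S(A)$, and Theorem~\ref{thm:main} applied to $L_1'',\dots,L_k''$ and $A''$ gives the bound.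
\end{proof}

The constant is attained when the Brunn--Minkowski inequality for the images $L_i\mathcal{K}$ is an equality for some ellipsoid $\mathcal{K}$.

\begin{theorem}\label{thm:sharp}
Let $L_1,\dots,L_k$ be as in Theorem~\ref{thm:noncoprime}, and suppose that there are $F,F'\in GL_d(\mathbb{R})$ such that every $F'L_iF$ is a real multiple of an orthogonal matrix. Then the constant $\varrho C$ in Theorem~\ref{thm:noncoprime} is optimal. In particular, for such families the inequality \eqref{eq:conj} holds if and only if the family is coprime.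
\end{theorem}

The hypothesis holds for every family with $d=1$, and for the pair formed by $I$ and the rotation of $\mathbb{Z}^2$ by a right angle, where $C=4$.

\begin{proof}
Let $P,Q$ attain $\varrho$, and let $\Lambda=Q\mathbb{Z}^d$, $\Lambda'=P^{-1}\mathbb{Z}^d$, so that $L_i\Lambda\subseteq\Lambda'$. Recall that a lattice $\Lambda$ and a compact convex set $\mathcal{K}$ with nonempty interior satisfy $|\Lambda\cap t\mathcal{K}|=(1+o(1))t^d\operatorname{vol}(\mathcal{K})/\operatorname{covol}(\Lambda)$ as $t\to\infty$. Let $A_t=\Lambda\cap t\mathcal{K}$; multiplying by a fixed integer moves these sets into $\mathbb{Z}^d$ without changing $|A_t|$ or $|S(A_t)|$. We have $S(A_t)\subseteq\Lambda'\cap t\sum_iL_i\mathcal{K}$, and $\sum_iL_i\mathcal{K}$ is compact and convex, with nonempty interior because some $L_i$ is invertible. Since $\operatorname{covol}(\Lambda)/\operatorname{covol}(\Lambda')=\varrho$,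
\[
\limsup_{t\to\infty}\frac{|S(A_t)|}{|A_t|}\le\varrho\,\frac{\operatorname{vol}(\sum_iL_i\mathcal{K})}{\operatorname{vol}(\mathcal{K})} .
\]
Write $F'L_iF=c_iO_i$ with $O_i$ orthogonal, and take $\mathcal{K}=F\mathbb{B}$, where $\mathbb{B}$ is the closed unit ball. Then $L_i\mathcal{K}=|c_i|F'^{-1}\mathbb{B}$ and $\sum_iL_i\mathcal{K}=(\sum_i|c_i|)F'^{-1}\mathbb{B}$, so the ratio of volumes is $(\sum_i|c_i|)^d/(|\det F||\det F'|)$. Taking determinants in $F'L_iF=c_iO_i$ gives $\lambda_i=|c_i|\,(|\det F||\det F'|)^{-1/d}$, so this ratio equals $C$. Hence $\limsup|S(A_t)|/|A_t|\le\varrho C$ with $|A_t|\to\infty$, and no constant larger than $\varrho C$ is possible in Theorem~\ref{thm:noncoprime}. If the family is not coprime, then $\varrho C<C$ and \eqref{eq:conj} fails along $A_t$. If it is coprime, \eqref{eq:conj} holds by Theorem~\ref{thm:main}.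
\end{proof}

\begin{thebibliography}{9}

\bibitem{CL}
Conlon and Lim, Theorem~1.5 and the definitions of irreducible and coprime linear transformations.

\bibitem{TV}
Tao and Vu, \emph{Additive Combinatorics}, Chapters 2, 5, 6.

\bibitem{Yan}
Xiao-Hui Yan, \emph{Error terms for sums of two linear transformations}, arXiv:2610.39235 (2026).

\end{thebibliography}
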